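\title{Minimizers of Laplace eigenvalues on spheres of curvature at least one have curvature one almost everywhere}

\begin{abstract}
We consider smooth metrics on $\mathbb S^2$ with Gaussian curvature $K\ge1$ and their two-dimensional measured Gromov--Hausdorff limits. We prove that if the absolutely continuous part of the curvature measure of such a surface differs from the area measure, then any finite number of positive Laplace eigenvalues can be decreased simultaneously within the class. Hence every two-dimensional minimizer of the $k$-th eigenvalue, $k\ge1$, has $K=1$ almost everywhere, which confirms a conjecture posed by Tiwari. We also show that for a minimizer the closed support of the excess curvature has zero area, and we restrict its accumulation points. The proof perturbs the conformal factor; a duality argument for the operator $-\Delta-2$ reduces the existence of a good perturbation to unique continuation for eigenfunctions.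
\end{abstract}

\section{Introduction}

Let $\mathcal C$ be the class of smooth Riemannian metrics $g$ on $\mathbb S^2$ with Gaussian curvature $K_g\ge1$, and let $0=\lambda_0(g)<\lambda_1(g)\le\lambda_2(g)\le\cdots$ be the eigenvalues of $-\Delta_g$, counted with multiplicity ($\Delta_g=\operatorname{div}\nabla$). How small can $\lambda_k$ be on $\mathcal C$? Enlarging a metric lowers its eigenvalues, $\lambda_k(c^2g)=c^{-2}\lambda_k(g)$, but it also lowers the curvature, so the bound $K\ge1$ is what makes the question meaningful. By Gauss--Bonnet it forces the area to be at most $4\pi$, and by the Lichnerowicz inequality it forces $\lambda_1\ge2$, with equality for the round sphere.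

A minimizing sequence need not converge to a smooth metric, so one passes to the completion of $\mathcal C$ in the measured Gromov--Hausdorff (mGH) topology. Recall that compact metric measure spaces $(X_n,d_n,m_n)$ converge to $(X,d,m)$ in this sense if there are Borel maps $F_n:X_n\to X$ that distort distances by at most $\epsilon_n\to0$, have $\epsilon_n$-dense image, and satisfy $(F_n)_*m_n\to m$ weakly. The limits are Alexandrov spaces of curvature $\ge1$ (geodesic triangles are at least as thick as the triangles with the same side lengths on the unit sphere). On such a space the eigenvalues are those of the Laplacian associated with the Cheeger energy, recalled in Section~\ref{sec:densities}; they do not change when the measure is multiplied by a constant. We write $f_k=\lambda_k$ for the $k$-th eigenvalue as a functional on the completion. It is known that for $k\ge2$ minimizers of $f_k$ exist and are two-dimensional.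

Let $\overline{\mathcal C}$ be the two-dimensional part of the completion. It consists of Alexandrov surfaces $g$ of curvature $\ge1$, each with its area measure $dA_g$. Such a surface carries Alexandrov's curvature measure $\omega$, which equals $K\,dA_g$ for smooth metrics, has an atom of mass $2\pi-\Theta$ at a point of total angle $\Theta$, and satisfies $\omega\ge dA_g$. Let $\omega=\omega_{\mathrm{ac}}+\omega_{\mathrm{sing}}$ be its Lebesgue decomposition with respect to $dA_g$. The following conjecture is posed in \cite{Tiwari}.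

\begin{quote}
\emph{Let $k\ge2$ and let $g\in\overline{\mathcal C}$ minimize $f_k$. Then $\omega_{\mathrm{ac}}=dA_g$; equivalently, the curvature density satisfies $K=1$ almost everywhere.}
\end{quote}

The conjecture says that a minimizer saturates the constraint. If $K\ge1+\epsilon$ everywhere, then $(1+\epsilon)g$ is a better competitor. If $K\ge1+\epsilon$ only on a set $E$ of positive area, one expects that the spare curvature on $E$ can still be spent on enlarging the metric. The difficulty is that off $E$ there may be nothing to spare, so the metric cannot simply be enlarged everywhere, and that $E$ is merely a measurable set on a nonsmooth surface. We prove the conjecture, for all $k\ge1$ and with no assumption on multiplicities.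

\begin{theorem}\label{thm:A}
Let $g\in\overline{\mathcal C}$ with $\omega_{\mathrm{ac}}\ne dA_g$. Then for every $k\ge1$ there is a smooth $g'\in\mathcal C$ with $\lambda_j(g')<\lambda_j(g)$ for all $1\le j\le k$.
\end{theorem}

A minimizer $g$ of $f_k$ satisfies $f_k(g)\le f_k(g')$ for all $g'\in\mathcal C$; this is the only consequence of minimality used in this paper. It gives at once:

\begin{corollary}\label{cor:conj}
If $g\in\overline{\mathcal C}$ minimizes $f_k$ for some $k\ge1$, then $\omega_{\mathrm{ac}}=dA_g$, that is, $K=1$ almost everywhere.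
\end{corollary}

So the \emph{excess curvature} $\sigma=\omega-dA_g\ge0$ of a minimizer is singular. A singular measure can still have large closed support (atoms on a dense sequence), and then the metric might be smooth nowhere. The next theorem excludes this.

\begin{theorem}\label{thm:B}
Let $g\in\overline{\mathcal C}$ minimize $f_k$, $k\ge1$, and put $\sigma=\omega-dA_g\ge0$. Then the closed set $S=\operatorname{supp}\sigma$ has zero area, and on the open, dense, full-measure set $\mathbb S^2\setminus S$ the metric is smooth with $K\equiv1$. If moreover $\lambda_1(g)>2$, there are $\lambda_k$-eigenfunctions $\varphi_1,\dots,\varphi_r$, not all $0$, such that the solution $w$ of $-\Delta_gw-2w=\sum_i\varphi_i^2$ is continuous, $w\le0$ everywhere, and $w=0$ on $S$.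
\end{theorem}

Here $g$ is written as $\rho\,g_0$ with $g_0$ the round metric (Theorem~\ref{thm:conformal}), the equation $-\Delta_gw-2w=\psi$ means $-\Delta_0w-2\rho w=\rho\psi$, and $\lambda_1(g)>2$ guarantees that it has exactly one solution in a Sobolev space $W^{2,q}$, $q>1$ (Lemma~\ref{lem:L}). The function $-w$ is a Lagrange multiplier for the constraint $\sigma\ge0$: it is nonnegative, and it vanishes on the set $S$ where the constraint has room.

\begin{theorem}\label{thm:C}
In the situation of Theorem~\ref{thm:B} let $\lambda_1(g)>2$, and let $e_1,\dots,e_d$ be a basis of the $\lambda_k$-eigenspace $V$. For a real symmetric $d\times d$ matrix $A$ let $\psi_A=\sum_{i,j}A_{ij}e_ie_j$ and let $w_A$ solve $-\Delta_gw_A-2w_A=\psi_A$. The set $\mathcal M$ of positive semidefinite $A$ with $\operatorname{tr}A=1$, $w_A\le0$ and $w_A=0$ on $S$ is nonempty and compact. If $x_0$ is an accumulation point of $S$, then some $A\in\mathcal M$ has $\psi_A(x_0)=0$. In particular, if $\lambda_k(g)$ is simple with eigenfunction $\varphi$, then off $\{\varphi=0\}$ the metric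 has only isolated singularities, each an atom of $\omega$ of mass in $(0,2\pi)$.
\end{theorem}

We do not claim that $S$ is finite in general. Besides standard Sobolev, elliptic and functional analysis, the proof of Theorem~\ref{thm:A} rests on Perelman's stability theorem, the conformal representation of Reshetnyak and Huber \cite{Reshetnyak,Troyanov}, and Stoilow factorization \cite{AIM}. Theorems~\ref{thm:B} and~\ref{thm:C} are not needed for the conjecture; they use in addition the Lichnerowicz inequality and, in the case $\lambda_1(g)=2$, a rigidity theorem of Ketterer \cite{Ketterer}.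

\section{The first variation and capped spindles}\label{sec:example}

Let $g$ be smooth and $g_t=e^{2tv}g$. In dimension two $\int|\nabla\varphi|^2\,dA$ is conformally invariant, while $dA_{g_t}=e^{2tv}dA_g$ and
\[
K_{g_t}=e^{-2tv}\,(K_g-t\Delta_gv),\qquad \frac{d}{dt}\Big|_{t=0}K_{g_t}=-\Delta_gv-2K_gv .
\]
If $\varphi$ is a normalized eigenfunction of $g$ with eigenvalue $\lambda$, its Rayleigh quotient for $g_t$ has derivative $-2\lambda\int\varphi^2v\,dA_g$ at $t=0$. So we look for $v$ with $\int\varphi^2v\,dA_g>0$ and with $-\Delta_gv-2v\ge0$ where $K=1$; on $E=\{K\ge1+\epsilon\}$ there is no condition. We try this on rotationally symmetric surfaces.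

\begin{example}\label{ex:spindle}
For $0<\beta\le1$ the \emph{spindle} $ds^2+\beta^2\sin^2s\,d\theta^2$, $s\in[0,\pi]$, $\theta\in\mathbb R/2\pi\mathbb Z$, has $K=1$ off the poles and total angle $2\pi\beta$ at each pole, so $\sigma$ consists of two atoms of mass $2\pi(1-\beta)$. For $\beta<1$ and $0<s_0<\pi/2$ the \emph{capped spindle} keeps the band $s_0\le s\le\pi-s_0$ and replaces the two tips by caps of a round sphere of radius $R$. A cap has profile $R\sin(r/R)$, $0\le r\le r_0$, and matching value and slope means $R\sin(r_0/R)=\beta\sin s_0$ and $\cos(r_0/R)=\beta\cos s_0$, so $R^2=\beta^2\sin^2s_0/(1-\beta^2\cos^2s_0)<1$. The result is a metric $dr^2+f(r)^2d\theta^2$, $0\le r\le\ell$, with $f\in C^1$ piecewise smooth and $\omega=-f''\,dr\,d\theta=K\,dA$, where $K=1$ on the band and $K=R^{-2}>1$ on the union $E$ of the caps.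

Both surfaces lie in $\overline{\mathcal C}$. Extend $f$ oddly across $0$ and $\ell$ and convolve it with an even smooth kernel $k_\varepsilon$ supported in $[-\varepsilon,\varepsilon]$, $2\varepsilon<r_0$. Convolution preserves the linear inequality $f''+f\le0$ away from the poles, and near the poles it multiplies $R\sin(r/R)$ by $c_\varepsilon=\int k_\varepsilon(y)\cos(y/R)\,dy\to1$. Hence $f_\varepsilon=c_\varepsilon^{-1}k_\varepsilon*f$ is the profile of a metric in $\mathcal C$, and $f_\varepsilon/f\to1$ uniformly. As $s_0\to0$ the caps shrink to points and the capped spindles converge to the spindle.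

On a spindle $\Delta\cos s=-\cos s-\cot s\,\sin s=-2\cos s$. Since $\lambda_1\ge2$ on $\overline{\mathcal C}$ (Proposition~\ref{prop:reduction}), every spindle minimizes $f_1$ on $\overline{\mathcal C}$. So Corollary~\ref{cor:conj} cannot exclude a singular part of $\omega$.
\end{example}

Let $g$ be a capped spindle. On the band put $x=\cos s$; a function of $x$ has $\Delta_gv=((1-x^2)v_x)_x$. For $v_0=1-x\operatorname{artanh}x$ we get $(1-x^2)(v_0)_x=-(1-x^2)\operatorname{artanh}x-x$, whose derivative is $2x\operatorname{artanh}x-2$. Thus $-\Delta_gv_0=2v_0$. Let $x_*\in(0,1)$ be the root of $x\operatorname{artanh}x=1$.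

\emph{Thin band: $\cos s_0<x_*$.} Then $v_0>0$ on the band, and we extend it to a positive $C^2$ function of $r$ that is constant near the poles. On the band the curvature of $e^{2tv_0}g$ is $e^{-2tv_0}(1+2tv_0)<1$: the constraint holds to first order and fails to second order. The remedy is to shrink a little. For $v=v_0-\delta/2$ with small $\delta>0$ we have $\min v>0$ and $-\Delta_gv=2v+\delta$ on the band, so there $K_{g_t}=e^{-2tv}(1+2tv+t\delta)\ge1$ for small $t$; on the caps $K_{g_t}\to R^{-2}>1$ uniformly. By min--max $\lambda_j(g_t)\le e^{-2t\min v}\lambda_j(g)$ for all $j$. (That $g_t$ is not smooth is repaired by Lemma~\ref{lem:smooth}.)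

\emph{Wide band: $\cos s_0>x_*$.} Now no positive $C^2$ function $v$ satisfies $-\Delta_gv-2v\ge0$ on the band. Indeed, on $\Omega=\{|x|<x_*\}$ we have $v_0>0$, on $\partial\Omega$ we have $v_0=0$ and $\partial_\nu v_0<0$, and Green's formula gives $\int_\Omega v_0(-\Delta_gv-2v)\,dA_g=\int_{\partial\Omega}v\,\partial_\nu v_0<0$. An admissible $v$ cannot be positive everywhere, and one has to weigh it against $\varphi^2$. Duality does this. Assume for simplicity that $2$ is not an eigenvalue of $g$ and that $\lambda$ is simple. For bounded $\eta$ vanishing off $E$ let $v$ solve $-\Delta_gv-2v=\eta$; these $v$ form a linear space of first-order admissible directions. Let $w$ solve $-\Delta_gw-2w=\varphi^2$. By symmetry of $-\Delta_g-2$,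
\[
\int\varphi^2v\,dA_g=\int_Ew\,\eta\,dA_g ,
\]
and $\eta=w1_E$ makes this positive unless $w=0$ on $E$. In that case the equation for $w$ gives $\varphi=0$ on the caps. Each Fourier coefficient $\varphi_m(r)$ of $\varphi$ in $\theta$ solves $\varphi_m''+(f'/f)\varphi_m'+(\lambda-m^2/f^2)\varphi_m=0$ on $(0,\ell)$ and vanishes near $r=0$, hence everywhere. So $\varphi\equiv0$, which is absurd, and a good direction $v$ exists.

The general proof follows this outline. It has to work on a nonsmooth surface (Sections~\ref{sec:conformal} and~\ref{sec:densities}); to deduce $\varphi\equiv0$ when $E$ is only measurable (Proposition~\ref{prop:null}); to treat several eigenvalues with multiplicity (Lemmas~\ref{lem:decrease} and~\ref{lem:sep}); and to allow $2$ as an eigenvalue (Section~\ref{sec:A}).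

\section{Conformal representation}\label{sec:conformal}

Throughout, $g_0$ is the round metric, and $d_0$, $dA_0$, $\Delta_0$, $\nabla$, the balls $B_r(x)$, the spaces $L^p$, $W^{k,p}$ and the words ``a.e.'' and ``null'' refer to $g_0$. Integrals without a measure are against $dA_0$, and $|x-y|\le2$ is the chordal distance. For a finite signed measure $\mu$ put
\[
G\mu(x)=-\frac1{2\pi}\int\log|x-y|\,d\mu(y).
\]
If $s=d_0(x,y)$, then $|x-y|=2\sin(s/2)$ and $\Delta_0\log\sin(s/2)=(\cos^2(s/2))'/\sin s=-\frac12$ for $x\ne y$. Together with the logarithmic pole at $y$ this gives, in distributions,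
\begin{equation}\label{eq:green}
-\Delta_0G\mu=\mu-\frac{\mu(\mathbb S^2)}{4\pi}\,dA_0 .
\end{equation}

Let $g\in\overline{\mathcal C}$. A two-dimensional limit of metrics in $\mathcal C$ is noncollapsed, hence homeomorphic to $\mathbb S^2$ by Perelman's stability theorem, and it is a surface of bounded curvature in Alexandrov's sense. The total angle at a point $p$ is positive, because the tangent cone of a two-dimensional Alexandrov space is a two-dimensional cone. Hence
\begin{equation}\label{eq:atoms}
\omega(\{p\})<2\pi\qquad\text{for all }p .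
\end{equation}
For such surfaces the theorem of Reshetnyak and Huber \cite{Reshetnyak,Troyanov}, combined with uniformization, gives a global conformal coordinate.

\begin{theorem}\label{thm:conformal}
The surface $g$ is isometric to $(\mathbb S^2,d_u)$, $d_u(x,y)=\inf_\gamma\int_\gamma e^u\,ds_0$, with
\[
dA_g=e^{2u}\,dA_0,\qquad \omega=dA_0-\Delta_0u ,
\]
where $u$ is the representative defined at every point by $u=c+G\omega$ for a constant $c$, and the infimum runs over a class of $g_0$-rectifiable curves from $x$ to $y$ that contains the smooth arcs.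
\end{theorem}

Testing $\omega=dA_0-\Delta_0u$ against $1$ gives $\omega(\mathbb S^2)=4\pi$, so the formula $u=c+G\omega$ is the one forced by \eqref{eq:green}, harmonic functions on $\mathbb S^2$ being constant. Put $\rho=e^{2u}$. Since $\omega\ge0$ and $-\log(|x-y|/2)\ge0$, Fatou's lemma shows that $u:\mathbb S^2\to(-\infty,\infty]$ is lower semicontinuous and bounded below, and $u\in L^1$ by Fubini. Thus $\rho\ge c_0>0$, the measures $dA_g$ and $dA_0$ have the same null sets, and $d_u\ge\sqrt{c_0}\,d_0$. The identity $(\mathbb S^2,d_u)\to(\mathbb S^2,d_0)$ is then a continuous bijection from a compact space, hence a homeomorphism.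

A priori $\rho$ is only integrable, which is just too little for elliptic theory. The bound \eqref{eq:atoms} gives slightly more. Not much more is true: an atom of mass $M$ at $p$ forces $\rho\ge c|x-p|^{-M/\pi}$, so $\rho\notin L^{2\pi/M}$.

\begin{lemma}\label{lem:La}
There is $a\in(1,2)$ with $\rho\in L^a$.
\end{lemma}

\begin{proof}
There are $r>0$ and $M<2\pi$ with $\omega(B_r(x))\le M$ for all $x$. Otherwise there are points $x_n$ with $\omega(B_{1/n}(x_n))>2\pi-\frac1n$; a subsequence converges to some $x$, every ball around $x$ has mass $\ge2\pi$, and $\omega(\{x\})\ge2\pi$, against \eqref{eq:atoms}. Choose $a\in(1,2)$ with $aM<2\pi$. Fix $x_0$, let $M_0=\omega(B_r(x_0))$ and $x\in B_{r/2}(x_0)$. The part of $G\omega(x)$ coming from $y\notin B_r(x_0)$ is bounded. If $M_0=0$, then $u$ is bounded on $B_{r/2}(x_0)$. If $M_0>0$, Jensen's inequality for the probability measure $\omega/M_0$ on $B_r(x_0)$ gives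
\[
e^{2au(x)}\le C\exp\int_{B_r(x_0)}\log|x-y|^{-aM_0/\pi}\,\frac{d\omega(y)}{M_0}\le C\int_{B_r(x_0)}|x-y|^{-aM_0/\pi}\,\frac{d\omega(y)}{M_0},
\]
which is integrable in $x$ because $aM_0/\pi<2$. Finitely many balls $B_{r/2}(x_0)$ cover $\mathbb S^2$.
\end{proof}

Fix $1<q<a<2$. Let $q'=q/(q-1)$, $q^*=2q/(2-q)>2$, and define $p<\infty$ by $1/q=1/a+1/p$, so that $\rho F\in L^q$ whenever $F\in L^p$. We use these standard facts: $W^{1,2}$ embeds compactly in $L^b$ for every $b<\infty$; $W^{2,q}\subset W^{1,q^*}$ embeds compactly in $C^0$; $-\Delta_0+1:W^{2,q}\to L^q$ is an isomorphism; and a distribution whose Laplacian lies in $L^q_{\mathrm{loc}}$ lies in $W^{2,q}_{\mathrm{loc}}$.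

\section{From surfaces to densities}\label{sec:densities}

This section shows that the eigenvalues depend only on the density $\rho$, continuously in $L^q$, and that a perturbed conformal factor satisfying the curvature bound in distributions can be replaced by a smooth one. After that we never need to interpret a perturbed factor as an Alexandrov surface.

For $\rho'\in L^q$ with $\rho'>0$ a.e.\ set $D(\varphi)=\int|\nabla\varphi|^2$ and $B_{\rho'}(\varphi)=\int\varphi^2\rho'$ on $W^{1,2}$, and
\[
\lambda_k(\rho')=\min_{\dim X=k+1}\ \max_{0\ne\varphi\in X}\ D(\varphi)/B_{\rho'}(\varphi).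
\]
The form $D+B_{\rho'}$ is an equivalent norm squared on $W^{1,2}$:
\begin{equation}\label{eq:norm}
\|\varphi\|_{W^{1,2}}^2\le C\,(D+B_{\rho'})(\varphi).
\end{equation}
Otherwise there are $\varphi_n$ of norm $1$ with $(D+B_{\rho'})(\varphi_n)\to0$; a subsequence converges in $L^2$, hence in $W^{1,2}$, to a constant of norm $1$ on which $B_{\rho'}$ vanishes, which is impossible. Since $B_{\rho'}(\varphi)\le\|\rho'\|_q\|\varphi\|_{2q'}^2$ and $W^{1,2}\hookrightarrow L^{2q'}$ is compact, $B_{\rho'}$ is represented by a compact positive operator on $(W^{1,2},D+B_{\rho'})$. So the $\lambda_k(\rho')$ form a discrete sequence of eigenvalues, with eigenfunctions orthogonal for $D$ and for $B_{\rho'}$. For smooth $u'$, conformal invariance of $D$ gives $\lambda_k(e^{2u'})=\lambda_k(e^{2u'}g_0)$.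

\begin{lemma}\label{lem:cont}
If $\rho_n\to\rho'$ in $L^q$, all positive a.e., then $\lambda_k(\rho_n)\to\lambda_k(\rho')$.
\end{lemma}

\begin{proof}
By H\"older and \eqref{eq:norm}, $|B_{\rho_n}-B_{\rho'}|(\varphi)\le\|\rho_n-\rho'\|_q\|\varphi\|_{2q'}^2\le\epsilon_n(D+B_{\rho'})(\varphi)$ with $\epsilon_n\to0$. On the span of the first $k+1$ eigenfunctions of $\rho'$ we have $D\le\lambda B_{\rho'}$ with $\lambda=\lambda_k(\rho')$, so $B_{\rho_n}\ge(1-\epsilon_n(1+\lambda))B_{\rho'}$ there and $\limsup\lambda_k(\rho_n)\le\lambda$. Let $\Lambda$ bound $\lambda_k(\rho_n)$ for large $n$. On the span of the first $k+1$ eigenfunctions of $\rho_n$ we have $D\le\lambda_k(\rho_n)B_{\rho_n}$ and $B_{\rho_n}\le(1+\epsilon_n)B_{\rho'}+\epsilon_n\Lambda B_{\rho_n}$. Hence $\lambda\le\lambda_k(\rho_n)(1+\epsilon_n)/(1-\epsilon_n\Lambda)$, and $\lambda\le\liminf\lambda_k(\rho_n)$.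
\end{proof}

For a $d_u$-Lipschitz function $f$ let $\operatorname{lip}f(x)=\limsup_{y\to x}|f(y)-f(x)|/d_u(x,y)$. The \emph{Cheeger energy} $\operatorname{Ch}(f)$ of $f\in L^2(\rho\,dA_0)$ is the infimum of $\liminf_n\int(\operatorname{lip}f_n)^2\rho$ over $d_u$-Lipschitz $f_n\to f$ in $L^2(\rho\,dA_0)$. It is lower semicontinuous in $L^2(\rho\,dA_0)$, and it is normalized so as to equal the Dirichlet integral on a smooth surface.

\begin{lemma}\label{lem:cheeger}
The Cheeger energy of $(\mathbb S^2,d_u,\rho\,dA_0)$ equals $D$ on $W^{1,2}$ and $+\infty$ elsewhere. Hence $f_k(g)=\lambda_k(\rho)$.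
\end{lemma}

\begin{proof}
\emph{$D\le\operatorname{Ch}$.} Let $f$ be $d_u$-Lipschitz, hence continuous. In a stereographic chart write $g_0=e^{2\tau}|dz|^2$, and let $e$ be a unit vector of the plane. Since $e^{u+\tau}\in L^2_{\mathrm{loc}}$, for almost every line $\gamma$ parallel to $e$ the function $e^{u+\tau}$ is integrable on compact segments. Segments are smooth arcs, so $d_u(\gamma(s),\gamma(s'))\le|\int_s^{s'}e^{u+\tau}|$, and $f\circ\gamma$ is absolutely continuous. Moreover
\[
|f(\gamma(s'))-f(\gamma(s))|\le\big(\operatorname{lip}f(\gamma(s))+o(1)\big)\Big|\int_s^{s'}e^{u+\tau}\Big|\qquad(s'\to s).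
\]
At every $s$ where $f\circ\gamma$ is differentiable and the integral has derivative $e^{u+\tau}$, this gives $|\partial_ef|\le e^{u+\tau}\operatorname{lip}f$. With $e$ the coordinate directions, $f$ is absolutely continuous on almost all coordinate lines with partial derivatives in $L^2_{\mathrm{loc}}$; two charts give $f\in W^{1,2}$. With $e$ in a countable dense set of directions, the Euclidean gradient is bounded by $e^{u+\tau}\operatorname{lip}f$ a.e., and by conformal invariance $D(f)\le\int(\operatorname{lip}f)^2e^{2u+2\tau}\,dz=\int(\operatorname{lip}f)^2\rho$. Now let Lipschitz $f_n\to f$ in $L^2(\rho\,dA_0)$ with $\liminf\int(\operatorname{lip}f_n)^2\rho<\infty$. As $\rho\ge c_0$, also $f_n\to f$ in $L^2$, so $f\in W^{1,2}$ and $D(f)\le\liminf D(f_n)\le\liminf\int(\operatorname{lip}f_n)^2\rho$.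

\emph{$\operatorname{Ch}\le D$.} Let $\varphi\in C^1(\mathbb S^2)$; it is $d_u$-Lipschitz because $d_u\ge\sqrt{c_0}\,d_0$. If $d_0(x,y)<r$, the part of a curve from $x$ to $y$ up to its first point at distance $d_0(x,y)$ from $x$ lies in $B_r(x)$ and has $g_0$-length at least $d_0(x,y)$. So $d_u(x,y)\ge e^{\inf_{B_r(x)}u}d_0(x,y)$. By lower semicontinuity $\inf_{B_r(x)}u\to u(x)$ as $r\to0$, whence $\operatorname{lip}\varphi\le e^{-u}|\nabla\varphi|$ and $\operatorname{Ch}(\varphi)\le\int(\operatorname{lip}\varphi)^2\rho\le D(\varphi)$. Since $C^1$ is dense in $W^{1,2}\hookrightarrow L^{2q'}\hookrightarrow L^2(\rho\,dA_0)$, lower semicontinuity gives $\operatorname{Ch}\le D$ on $W^{1,2}$.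

So $\operatorname{Ch}$ is a closed quadratic form with domain compactly embedded in $L^2(\rho\,dA_0)$, and the eigenvalues of its Laplacian are given by the min--max formula defining $\lambda_k(\rho)$.
\end{proof}

For $u'\in L^1$ with $e^{2u'}\in L^1$ define the distribution
\[
\sigma[u']=dA_0-\Delta_0u'-e^{2u'}dA_0 .
\]
For smooth $u'$ it equals $(K-1)\,dA$ for the metric $e^{2u'}g_0$, whose curvature is $K=e^{-2u'}(1-\Delta_0u')$. Call $u'$ \emph{admissible} if $u'\in L^1$, $e^{2u'}\in L^q$ and $\sigma[u']$ is a nonnegative measure. The factor $u$ of $g$ is admissible, with $\sigma[u]=\omega-dA_g=\sigma$. The inequality $1-\Delta_0u'\ge e^{2u'}$ has a linear left side and a convex right side, so it survives averaging by an operator that commutes with $\Delta_0$.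

\begin{lemma}\label{lem:smooth}
Let $u'$ be admissible, $P_\varepsilon$ the heat semigroup of $g_0$, and $u'_\varepsilon=P_\varepsilon u'$. Then $e^{2u'_\varepsilon}g_0\in\mathcal C$, and $e^{2u'_\varepsilon}\to e^{2u'}$ in $L^q$ along a sequence $\varepsilon\to0$.
\end{lemma}

\begin{proof}
Let $\mu=dA_0-\Delta_0u'\ge e^{2u'}dA_0$. The operator $P_\varepsilon$ has a smooth positive kernel of total mass $1$ and commutes with $\Delta_0$. So $u'_\varepsilon$ is smooth and, by Jensen, $1-\Delta_0u'_\varepsilon=P_\varepsilon\mu\ge P_\varepsilon(e^{2u'})\ge e^{2u'_\varepsilon}$, which is $K\ge1$. We have $u'_\varepsilon\to u'$ in $L^1$ and $P_\varepsilon(e^{2u'})\to e^{2u'}$ in $L^q$; along a sequence both converge a.e. Then $|e^{2u'_\varepsilon}-e^{2u'}|^q\to0$ a.e., with majorants $2^{q-1}\big((P_\varepsilon e^{2u'})^q+e^{2qu'}\big)$ that converge a.e.\ and in $L^1$. Fatou's lemma applied to majorant minus integrand gives the claim.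
\end{proof}

\begin{proposition}\label{prop:reduction}
Let $g\in\overline{\mathcal C}$ have density $\rho$. Then $\lambda_1(g)\ge2$. If $u'$ is admissible and $\lambda_j(e^{2u'})<\lambda_j(\rho)$ for all $j$ in a finite set $J$, then there is $g'\in\mathcal C$ with $\lambda_j(g')<\lambda_j(g)$ for all $j\in J$.
\end{proposition}

\begin{proof}
By Lemmas~\ref{lem:smooth} and~\ref{lem:cont}, $\lambda_j(e^{2u'_\varepsilon}g_0)\to\lambda_j(e^{2u'})$ along a sequence of metrics in $\mathcal C$, and $\lambda_j(\rho)=\lambda_j(g)$ by Lemma~\ref{lem:cheeger}. For the first claim take $u'=u$ and use the Lichnerowicz inequality for the smooth metrics.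
\end{proof}

\section{The linearized constraint}\label{sec:tools}

From now on $g$, $u$, $\rho$, $\sigma$ are as above and $B=B_\rho$; eigenvalues and eigenfunctions refer to $\rho$. An eigenfunction satisfies $-\Delta_0\varphi=\lambda\rho\varphi$ weakly; since $\varphi\in W^{1,2}\subset L^p$, we get $\rho\varphi\in L^q$ and $\varphi\in W^{2,q}\subset C^0$. Put
\[
L=-\Delta_0-2\rho,\qquad \Phi(\tau)=e^\tau-1-\tau,\qquad Q_v(\varphi)=\int\varphi^2v\rho .
\]
Taylor's formula gives $0\le\Phi(\tau)\le\frac12\tau^2e^{|\tau|}$ and $|\Phi'(\tau)|\le|\tau|e^{|\tau|}$. If $y,\rho y,\rho e^{2y}\in L^1$, then $-\Delta_0y=Ly+2\rho y$ and $e^{2(u+y)}=\rho(1+2y+\Phi(2y))$, so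
\begin{equation}\label{eq:excess}
\sigma[u+y]=\sigma+Ly-\rho\,\Phi(2y)\,dA_0 .
\end{equation}
Thus $L$ is the linearization of the constraint, and the nonlinear term has the unfavorable sign, as on the thin band. All perturbations below are checked with \eqref{eq:excess}.

\begin{lemma}\label{lem:L}
The operator $L:W^{2,q}\to L^q$ is Fredholm of index $0$ and symmetric: $\int(Lv)w=\int v\,Lw$. Its kernel $N$ is the eigenspace of the eigenvalue $2$ (possibly $\{0\}$), and its range is $\{F\in L^q:\int Fn=0\text{ for all }n\in N\}$. Moreover $L(-\frac12)=\rho$.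
\end{lemma}

\begin{proof}
We have $L=(-\Delta_0+1)-(1+2\rho)$, where the first operator is an isomorphism and multiplication by $1+2\rho$ is compact, as it factors through $W^{2,q}\hookrightarrow C^0$. Both sides of the symmetry identity equal $\int\nabla v\cdot\nabla w-2\int\rho vw$, for smooth $v,w$ and then by density. By symmetry the range lies in the stated space; both are closed of codimension $\dim N$, so they coincide. The rest is read off from the definitions.
\end{proof}

\subsection{Unique continuation}

The potential $\lambda\rho$ is only in $L^q$, and the set on which we shall know that $\varphi$ vanishes is only measurable. In dimension two one can divide $\varphi$ by a positive local solution. The quotient solves a divergence-form equation with bounded coefficients, and is therefore the real part of a quasiregular map. Recall that $F\in W^{1,2}_{\mathrm{loc}}(\Omega,\mathbb C)$ is quasiregular if $|F_{\bar z}|\le k|F_z|$ a.e.\ for some $k<1$. Stoilow factorization \cite[\S5.5]{AIM} writes $F=H\circ\Psi$ with $\Psi$ a quasiconformal homeomorphism of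 $\Omega$ onto a domain and $H$ holomorphic; quasiconformal maps and their inverses preserve null sets.

\begin{lemma}\label{lem:uc}
If $\varphi\in W^{2,q}$, $-\Delta_0\varphi=\lambda\rho\varphi$ with $\lambda\ge0$, and $\varphi=0$ on a set of positive measure, then $\varphi\equiv0$.
\end{lemma}

\begin{proof}
In a stereographic chart the equation reads $-\Delta\varphi=b\varphi$ with the flat Laplacian and $0\le b=\lambda\rho e^{2\tau}\in L^q_{\mathrm{loc}}$. Let $D_r$ be a disc of radius $r$ in a bounded region of the chart.

\emph{A positive solution.} By the maximum principle the Dirichlet Green function of $D_r$ satisfies $0\le\Gamma_r(x,y)\le\frac1{2\pi}\log\frac{2r}{|x-y|}$, and by scaling the right side has $L^{q'}(D_r)$-norm at most $Cr^{2/q'}$ in $y$. So $Tz(x)=\int_{D_r}\Gamma_r(x,y)b(y)z(y)\,dy$, the $W^{2,q}$ solution of $-\Delta(Tz)=bz$ with zero boundary values, defines an operator of norm $\le Cr^{2/q'}\|b\|_q\le\frac13$ on $C(\overline{D_r})$ for $r\le r_0$, with $r_0$ independent of the center. Then $z=(1-T)^{-1}T1$ has $\|z\|_\infty\le\frac12$ and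 $z=T(1+z)$. Hence $h=1+z\in W^{2,q}(D_r)$ satisfies $\frac12\le h\le\frac32$ and $-\Delta h=bh$.

\emph{The quasiregular map.} Let $f=\varphi/h\in W^{1,q^*}(D_r)$. The field $h^2\nabla f=h\nabla\varphi-\varphi\nabla h$ lies in $L^{q^*}$, and in $W^{1,1}$ because its derivatives are products of a bounded and an $L^q$ function or of two $L^{q^*}$ functions. Its divergence is $h\Delta\varphi-\varphi\Delta h=-hb\varphi+\varphi bh=0$. On the disc there is therefore $\hat f\in W^{1,q^*}$ with $\hat f_x=-h^2f_y$, $\hat f_y=h^2f_x$. The map $F=f+i\hat f$ is continuous, has Jacobian $J=f_x\hat f_y-f_y\hat f_x=h^2|\nabla f|^2$, and $|\nabla f|^2+|\nabla\hat f|^2=(h^{-2}+h^2)J\le\frac{17}4J$. The left side is $2(|F_z|^2+|F_{\bar z}|^2)$ and $J=|F_z|^2-|F_{\bar z}|^2$, so $|F_{\bar z}|\le\frac35|F_z|$. Write $F=H\circ\Psi$. If $\varphi=0$ on a subset of $D_r$ of positive measure, then $\operatorname{Re}H=0$ on its $\Psi$-image, which has positive measure. A harmonic function on a domain is real-analytic, so its zero set is null unless it vanishes identically. Hence $\operatorname{Re}H\equiv0$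 and $\varphi\equiv0$ on $D_r$.

Cover $\mathbb S^2$ by finitely many such open discs. The function $\varphi$ vanishes on a part of positive measure of one disc, hence on that disc, then on every disc meeting it, and by connectedness everywhere.
\end{proof}

The next proposition is the contradiction at the end of the duality argument.

\begin{proposition}\label{prop:null}
Let $\varphi_1,\dots,\varphi_r$ be eigenfunctions or $0$, not all $0$ (the eigenvalues may differ), and $\psi=\sum_l\varphi_l^2$. If $w\in W^{2,q}$ and $Lw=\rho\psi$, then $Z=\{w=0\}$ is null.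
\end{proposition}

\begin{proof}
The gradient of a $W^{1,1}_{\mathrm{loc}}$ function vanishes a.e.\ on its zero set. Applied to $w$ in a chart, this gives $\partial_iw=0$ a.e.\ on $Z$; applied to $\partial_iw\in W^{1,q}_{\mathrm{loc}}$, it gives $\partial_j\partial_iw=0$ a.e.\ on $Z$. So $\rho\psi=-\Delta_0w-2\rho w=0$ a.e.\ on $Z$, and since $\rho>0$ every $\varphi_l$ vanishes a.e.\ on $Z$. If $Z$ had positive measure, Lemma~\ref{lem:uc} would give $\varphi_l\equiv0$ for all $l$.
\end{proof}

\subsection{Multiple eigenvalues}

To lower $\lambda_j$ it suffices to bound the new Rayleigh quotient on the old eigenfunctions up to level $\lambda_j$. Below that level there is a spectral gap, which absorbs any loss that tends to $0$; on the eigenspace itself we need a gain in every direction.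

\begin{lemma}\label{lem:decrease}
Let $\lambda>0$ be an eigenvalue, $V$ its eigenspace, and $W$ the sum of the eigenspaces with smaller eigenvalue. Let $\nu\ge1$, let $Q$ be a quadratic form on $W\oplus V$ that is positive definite on $V$, and let $0<\rho_t\in L^q$ satisfy, as $t\downarrow0$ and uniformly in $\varphi=\xi+\zeta$ with $\xi\in W$, $\zeta\in V$,
\[
B_{\rho_t}(\varphi)\ge B(\varphi)-Ct\,B(\xi)+t^\nu Q(\varphi)-o(t^\nu)B(\varphi).
\]
Then for small $t>0$ we have $\lambda_j(\rho_t)<\lambda$ for every $j$ with $\lambda_j(\rho)=\lambda$.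
\end{lemma}

\begin{proof}
Let $Q\ge2cB$ on $V$, $c>0$, and let $M$ bound the bilinear form of $Q$ relative to $B$ on the finite-dimensional space $W\oplus V$. Then
\[
Q(\varphi)\ge2cB(\zeta)-2M\sqrt{B(\xi)B(\zeta)}-MB(\xi)\ge cB(\zeta)-(M+M^2/c)B(\xi).
\]
As $B(\varphi)=B(\xi)+B(\zeta)$ and $t^\nu\le t$, we get $B_{\rho_t}(\varphi)\ge(1-C't)B(\xi)+(1+\frac c2t^\nu)B(\zeta)$ for small $t$. Let $\lambda'<\lambda$ be the largest eigenvalue on $W$. For small $t$ we have $\lambda'(1+\frac c2t^\nu)\le\lambda(1-C't)$, so $D(\varphi)\le\lambda'B(\xi)+\lambda B(\zeta)\le\lambda(1+\frac c2t^\nu)^{-1}B_{\rho_t}(\varphi)$. Since $\dim(W\oplus V)\ge j+1$, min--max gives the claim.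
\end{proof}

On the finite-dimensional space $W\oplus V\subset C^0$ we have $\|\varphi\|_\infty^2\le CB(\varphi)$. So a change of the density by $F\in L^q$ changes $B(\varphi)$ by at most $C\|F\|_qB(\varphi)$.

Identify a quadratic form on a space with basis $e_1,\dots,e_d$ with its matrix $Q(e_i,e_j)$, and write $\operatorname{Sym}(V)$ for the space of forms on $V$.

\begin{lemma}\label{lem:sep}
Let $\mathcal K\subset\bigoplus_{i=1}^m\operatorname{Sym}(V_i)$ be nonempty and convex, with $V_i$ finite-dimensional, and suppose that $\mathcal K$ contains no tuple of positive definite forms. Then there are positive semidefinite matrices $A_1,\dots,A_m$, not all $0$, with $\sum_i\operatorname{tr}(A_iQ_i)\le0$ for all $(Q_i)\in\mathcal K$.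
\end{lemma}

\begin{proof}
The tuples of positive definite forms make up an open convex cone $\mathcal P$ disjoint from $\mathcal K$. By Hahn--Banach there is a functional $\ell\ne0$ with $\ell(Q)\le\ell(P)$ for $Q\in\mathcal K$, $P\in\mathcal P$. Replacing $P$ by $\tau P$, the limit $\tau\to\infty$ gives $\ell\ge0$ on $\overline{\mathcal P}$, and $\tau\to0$ gives $\ell\le0$ on $\mathcal K$. Write $\ell=\sum_i\operatorname{tr}(A_i\,\cdot\,)$ with $A_i$ symmetric. The tuple with $xx^T$ in place $i$ and $0$ elsewhere lies in $\overline{\mathcal P}$, so $x^TA_ix\ge0$.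
\end{proof}

If $V$ is an eigenspace with basis $(e_i)$ and $\psi_A=\sum A_{ij}e_ie_j$, then $\operatorname{tr}(A\,Q_v|_V)=\int\psi_Av\rho$. If $A\ge0$, write $A=\sum_la_la_l^T$ by diagonalizing; then
\begin{equation}\label{eq:squares}
\psi_A=\sum_l\varphi_l^2,\qquad\varphi_l=\sum_i(a_l)_ie_i\in V,
\end{equation}
and the $\varphi_l$ are not all $0$ when $A\ne0$. So for multiple eigenvalues a sum of squares of eigenfunctions takes the place of the function $\varphi^2$ of Section~\ref{sec:example}.

\section{Proof of Theorem~\ref{thm:A}}\label{sec:A}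

Write $\omega=\kappa\rho\,dA_0+\omega_{\mathrm{sing}}$. From $\omega\ge dA_g$ we get $\kappa\ge1$ a.e.\ and $\omega_{\mathrm{sing}}\ge0$. Since $\omega_{\mathrm{ac}}\ne dA_g$, the set $E=\{\kappa\ge1+\epsilon\}$ has positive measure for some $\epsilon>0$. Let $V_1,\dots,V_m$ be the eigenspaces of the distinct positive eigenvalues $\le\lambda_k(\rho)$, and let
\[
\mathcal V=\{v\in W^{2,q}:\ Lv=\rho\eta\text{ with }\eta\in L^\infty,\ \eta=0\text{ off }E\}.
\]

\emph{Step 1: there is $v_0\in\mathcal V$ with $Q_{v_0}$ positive definite on each $V_i$.} Suppose not. Lemma~\ref{lem:sep} applies to the linear subspace $\{(Q_v|_{V_i})_i:v\in\mathcal V\}$, on which a nonpositive functional vanishes. By \eqref{eq:squares} there are $\varphi_1,\dots,\varphi_r\in\bigcup_iV_i$, not all $0$, such that the bounded function $\psi=\sum_l\varphi_l^2$ satisfies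
\[
\int\psi v\rho=0\qquad\text{for all }v\in\mathcal V .
\]
If $2$ is an eigenvalue, the kernel $N$ enters twice: it obstructs solving $Lw=\rho\psi$, and it restricts the $\eta$ that occur. The first obstruction vanishes because $N\subset\mathcal V$ (take $\eta=0$), so $\int\rho\psi n=0$ for $n\in N$ and Lemma~\ref{lem:L} gives $w\in W^{2,q}$ with $Lw=\rho\psi$. The second is met by the freedom to change $w$ by an element of $N$. Choose $n^*\in N$ such that $n^*|_E$ is the orthogonal projection of $w|_E$ onto $N|_E$ in $L^2(E,\rho\,dA_0)$, and put $w^*=w-n^*$. Then $Lw^*=\rho\psi$, and $\eta=w^*1_E$ is bounded with $\int\rho\eta n=0$ for all $n\in N$. By Lemma~\ref{lem:L} there is $v\in\mathcal V$ with $Lv=\rho\eta$, and by symmetry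
\[
0=\int\psi v\rho=\int(Lw^*)v=\int w^*Lv=\int_E(w^*)^2\rho .
\]
So $w^*=0$ a.e.\ on $E$. This contradicts Proposition~\ref{prop:null}, and it is here that $E$ must have positive measure.

\emph{Step 2: an admissible perturbation.} Let $Lv_0=\rho\eta$ and $v=v_0-\delta/2$, with $\delta>0$ so small that $Q_v=Q_{v_0}-\frac\delta2B$ is still positive definite on each $V_i$. Then $v$ is bounded and $Lv=\rho(\eta+\delta)$ by Lemma~\ref{lem:L}. For $u_t=u+tv$, $t>0$, identity \eqref{eq:excess} reads
\[
\sigma[u_t]=\omega_{\mathrm{sing}}+\rho\big(\kappa-1+t\eta+t\delta-\Phi(2tv)\big)\,dA_0,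
\]
and $\Phi(2tv)\le2t^2\|v\|_\infty^2e^{2t\|v\|_\infty}\le C_1t^2$ for $t\le1$. Off $E$ the bracket is at least $t\delta-C_1t^2$, and on $E$ it is at least $\epsilon-t\|\eta\|_\infty-C_1t^2$. Both are nonnegative for small $t$. As $\rho_t=\rho e^{2tv}\in L^q$, the factor $u_t$ is admissible.

\emph{Step 3: the eigenvalues decrease.} From $\rho_t\ge\rho(1+2tv)$ we get $B_{\rho_t}\ge B+2tQ_v$. Lemma~\ref{lem:decrease} with $\nu=1$ and $Q=2Q_v$, applied to each of the $m$ eigenvalues, gives $t>0$ with $\lambda_j(\rho_t)<\lambda_j(\rho)$ for $1\le j\le k$. Proposition~\ref{prop:reduction} completes the proof of Theorem~\ref{thm:A}. \qed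

\section{The support of the excess curvature}\label{sec:B}

We prove Theorem~\ref{thm:B}. Let $g$ minimize $f_k$, and let $\lambda=\lambda_k(g)$, with $V$ and $W$ as in Lemma~\ref{lem:decrease}. By Proposition~\ref{prop:reduction}, $\lambda_1(g)\ge2$.

\subsection{The case $\lambda_1(g)=2$}\label{sub:rigid}

The condition $\mathrm{RCD}^*(K,N)$ is a synthetic form of ``Ricci curvature $\ge K$ and dimension $\le N$'' for metric measure spaces with quadratic Cheeger energy. Metrics in $\mathcal C$ are $\mathrm{RCD}^*(1,2)$, and so are their mGH limits. By Ketterer's theorem \cite{Ketterer}, $\lambda_1=2$ in $\mathrm{RCD}^*(1,2)$ forces the space to be a spherical suspension over an $\mathrm{RCD}^*(0,1)$ space $X'$ of diameter $\le\pi$, that is, $[0,\pi]\times X'$ with the ends collapsed and $\cos d=\cos s\cos s'+\sin s\sin s'\cos d'$. Here $X'$ is the space of directions at a pole of a surface homeomorphic to $\mathbb S^2$, hence a circle, of length $\le2\pi$. So $g$ is a spindle as in Example~\ref{ex:spindle}, and $S$ has at most two points. In particular $S$ is null,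 and Section~\ref{sub:endB} finishes this case.

\subsection{Perturbations with measure data}

Assume from now on that $\lambda_1(g)>2$. Then $N=0$ and $L:W^{2,q}\to L^q$ is invertible; this is the only use of the assumption. In Section~\ref{sec:A} we changed the curvature by $\rho\eta$ on $E$, an amount dominated by a multiple of the excess. The general form of this is a change by $h\sigma$ with $h$ bounded. Let
\[
\mathcal D=\{f\rho\,dA_0+h\sigma:\ f,h\text{ bounded Borel}\},\qquad\mathcal A=\{f\rho\,dA_0+h\sigma\in\mathcal D:\ f\ge0\}.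
\]
The convex cone $\mathcal A$ consists of directions $\eta$ with $\sigma+t\eta\ge0$ for small $t>0$. Solutions of $Lv=\eta$ now have logarithmic singularities, but they are exponentially integrable.

\begin{lemma}\label{lem:measure}
For $\eta\in\mathcal D$ there is exactly one $v\in L^{q'}$, written $L^{-1}\eta$, with
\begin{equation}\label{eq:dual}
\int(Lw)\,v=\int w\,d\eta\qquad\text{for all }w\in W^{2,q}.
\end{equation}
The map $\eta\mapsto v$ is linear and injective, $Lv=\eta$ in distributions, and $e^{\alpha|v|}\in L^1$ for some $\alpha>0$.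
\end{lemma}

\begin{proof}
Uniqueness and linearity hold because $L$ is onto $L^q$; if $v=0$, then $\eta$ annihilates smooth functions, so $\eta=0$. For existence let $\eta=f\rho\,dA_0+h\sigma$ and $v'=G(h\sigma)$. If $M=\|h\|_\infty\sigma(\mathbb S^2)>0$, Jensen's inequality for $\sigma/\sigma(\mathbb S^2)$ gives
\[
e^{\alpha|v'(x)|}\le\int e^{\frac{\alpha M}{2\pi}|\log|x-y||}\,\frac{d\sigma(y)}{\sigma(\mathbb S^2)}\le\int\Big(|x-y|^{-\frac{\alpha M}{2\pi}}+2^{\frac{\alpha M}{2\pi}}\Big)\frac{d\sigma(y)}{\sigma(\mathbb S^2)},
\]
which is integrable in $x$ if $\alpha M<4\pi$; if $M=0$, then $v'=0$. So $v'\in L^b$ for all $b<\infty$, and $\rho v'\in L^q$. Let $c_h=\frac1{4\pi}\int h\,d\sigma$, let $v''\in W^{2,q}$ solve $Lv''=f\rho+2\rho v'+c_h$, and put $v=v'+v''$. By \eqref{eq:green}, $Lv'=h\sigma-c_h-2\rho v'$, so $Lv=\eta$ in distributions, which is \eqref{eq:dual} for smooth $w$. Both sides of \eqref{eq:dual} are continuous in $w\in W^{2,q}$, and smooth functions are dense. Finally $v''$ is bounded.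
\end{proof}

For unbounded $v$ the error $\Phi(2tv)$ in \eqref{eq:excess} is no longer uniformly $O(t^2)$, so it cannot be absorbed by a shift $\delta$. Since $L$ is invertible, we cancel it exactly by a correction of size $t^2$. We allow a second-order term, for use in Section~\ref{sec:C}.

\begin{lemma}\label{lem:exact}
Let $\eta_1,\eta_2\in\mathcal D$, $v_i=L^{-1}\eta_i$, and let $y_*\in W^{2,q}$ solve $Ly_*=2\rho v_1^2$. For small $t>0$ there is $u_t\in L^1$ with $\rho_t=e^{2u_t}\in L^q$, $\sigma[u_t]=\sigma+t\eta_1+t^2\eta_2$, and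
\begin{equation}\label{eq:expansion}
\rho_t=\rho\big(1+2tv_1+2t^2(v_2+y_*+v_1^2)\big)+o(t^2)\quad\text{in }L^q .
\end{equation}
\end{lemma}

\begin{proof}
Let $z_t=tv_1+t^2v_2$ and $X=1+|v_1|+|v_2|$, so $e^{\alpha X}\in L^1$ for some $\alpha>0$. Fix $t_0\le1$ with $2t_0p<\alpha$. Then $X^2e^{2t_0X}\in L^p$ and $F_0=\rho X^2e^{2t_0X}\in L^q$. For $t\le t_0$ consider $T_ty=L^{-1}\big(\rho\,\Phi(2z_t+2y)\big)$ on the ball $\{y\in C^0:\|y\|_\infty\le t\}$. There $|z_t+y|\le tX$, so the bounds on $\Phi$ and $\Phi'$ give
\[
\rho\,\Phi(2z_t+2y)\le2t^2F_0,\qquad\rho\,|\Phi(2z_t+2y)-\Phi(2z_t+2y')|\le4tF_0\|y-y'\|_\infty .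
\]
As $L^{-1}:L^q\to C^0$ is bounded, $\|T_ty\|_\infty\le Ct^2$ and $T_t$ is $Ct$-Lipschitz. For small $t$ it is a contraction of the ball, with a fixed point $y_t\in W^{2,q}$, $\|y_t\|_\infty\le Ct^2$. Put $u_t=u+z_t+y_t$. Then $\rho_t\le F_0$, and $L(z_t+y_t)=t\eta_1+t^2\eta_2+\rho\,\Phi(2z_t+2y_t)$, so \eqref{eq:excess} gives the formula for $\sigma[u_t]$. Since $(z_t+y_t)/t\to v_1$ a.e., we have $t^{-2}\rho\,\Phi(2z_t+2y_t)\to2\rho v_1^2$ a.e., dominated by $2F_0$, hence in $L^q$. Therefore $y_t=t^2y_*+o(t^2)$ in $C^0$, and \eqref{eq:expansion} follows from $\rho_t=\rho(1+2z_t+2y_t)+\rho\,\Phi(2z_t+2y_t)$.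
\end{proof}

\subsection{Multipliers}

\begin{lemma}\label{lem:first}
For no $\eta\in\mathcal A$ is $Q_v$, $v=L^{-1}\eta$, positive definite on $V$.
\end{lemma}

\begin{proof}
Suppose it is, for $\eta=f\rho\,dA_0+h\sigma$ with $f\ge0$. Lemma~\ref{lem:exact} with $\eta_1=\eta$, $\eta_2=0$ gives $u_t$ with $\sigma[u_t]\ge(1+th)\sigma\ge0$ for small $t$, so $u_t$ is admissible, and $\rho_t=\rho(1+2tv)+O(t^2)$ in $L^q$. Thus $B_{\rho_t}\ge B+2tQ_v-Ct^2B$ on $W\oplus V$, and Lemma~\ref{lem:decrease} with $\nu=1$ gives $\lambda_k(\rho_t)<\lambda$. Proposition~\ref{prop:reduction} contradicts minimality.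
\end{proof}

Fix a basis of $V$, and let $\psi_A$, $w_A=L^{-1}(\rho\psi_A)\in W^{2,q}\subset C^0$ and $\mathcal M$ be as in Theorem~\ref{thm:C}. By \eqref{eq:dual}, $\operatorname{tr}(AQ_v|_V)=\int(Lw_A)v=\int w_A\,d\eta$ for $v=L^{-1}\eta$.

\begin{lemma}\label{lem:M}
If $0\ne A\ge0$ and $\int w_A\,d\eta\le0$ for all $\eta\in\mathcal A$, then $A/\operatorname{tr}A\in\mathcal M$. The set $\mathcal M$ is nonempty and compact.
\end{lemma}

\begin{proof}
Taking $f=1_{\{w_A>0\}}$, $h=0$ gives $w_A\le0$ a.e., hence everywhere by continuity. Taking $f=0$, $h=w_A$ gives $w_A=0$ $\sigma$-a.e., hence on $S=\operatorname{supp}\sigma$ by continuity. By Lemma~\ref{lem:first}, Lemma~\ref{lem:sep} applies to the convex cone $\{Q_{L^{-1}\eta}|_V:\eta\in\mathcal A\}$ and produces such an $A$. Trace-one positive semidefinite matrices form a compact set, and the remaining conditions are closed because $A\mapsto w_A\in C^0$ is linear.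
\end{proof}

Take $A\in\mathcal M$ and write $\psi_A=\sum\varphi_l^2$ as in \eqref{eq:squares}. Then $w=w_A$ has the properties in the last assertion of Theorem~\ref{thm:B}, and $S\subset\{w_A=0\}$ is null by Proposition~\ref{prop:null}. This is as far as the first-order argument goes: it gives no contradiction when $S$ is null.

\subsection{Smoothness off $S$}\label{sub:endB}

In both cases $S$ is closed and null, so $U=\mathbb S^2\setminus S$ is open, dense and of full measure. On $U$ we have $\omega=\rho\,dA_0$ with $\rho\in L^a$, $a>1$. The function $u=c+G\omega$ is continuous on $U$: near a point of $U$ it is the logarithmic potential of an $L^a$ density, continuous by H\"older's inequality, plus a smooth function. It solves $1-\Delta_0u=e^{2u}$ on $U$, so $u\in W^{2,a}_{\mathrm{loc}}\subset C^{0,\gamma}_{\mathrm{loc}}$ for some $\gamma>0$. Then $e^{2u}\in C^{0,\gamma}_{\mathrm{loc}}$, Schauder estimates give $u\in C^{2,\gamma}_{\mathrm{loc}}$, and induction gives $u\in C^\infty(U)$. Thus $g=e^{2u}g_0$ is smooth on $U$ with $K=e^{-2u}(1-\Delta_0u)=1$. This proves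 Theorem~\ref{thm:B}. \qed

\section{Accumulation points of the singular set}\label{sec:C}

We keep the setting of Section~\ref{sec:B} with $\lambda_1(g)>2$; the assertions on $\mathcal M$ are in Lemma~\ref{lem:M}. Near an accumulation point of $S$ the directions $h\sigma$ form an infinite-dimensional space. We can therefore choose one that has no first-order effect on the eigenspace $V$, and then the second-order term in \eqref{eq:expansion} decides.

\begin{lemma}\label{lem:second}
Let $\eta_1=h_1\sigma$ with $h_1$ bounded Borel, $v=L^{-1}\eta_1$, and suppose that $\int\varphi\varphi'v\rho=0$ for all $\varphi\in V$, $\varphi'\in W\oplus V$. Then $\int(2w_A+\psi_A)v^2\rho\le0$ for some $A\in\mathcal M$.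
\end{lemma}

\begin{proof}
Let $\eta_2=f_2\rho\,dA_0+h_2\sigma\in\mathcal A$, $v_2=L^{-1}\eta_2$, and let $u_t$ be given by Lemma~\ref{lem:exact}. It is admissible for small $t$, because $\sigma[u_t]\ge(1+th_1+t^2h_2)\sigma\ge0$. Put $\mathcal S_{\eta_2}(\varphi)=2\int\varphi^2(v_2+y_*+v^2)\rho$. For $\varphi=\xi+\zeta$ with $\xi\in W$, $\zeta\in V$, the hypothesis gives $Q_v(\varphi)=Q_v(\xi)\ge-CB(\xi)$, so by \eqref{eq:expansion}
\[
B_{\rho_t}(\varphi)\ge B(\varphi)-2Ct\,B(\xi)+t^2\mathcal S_{\eta_2}(\varphi)-o(t^2)B(\varphi).
\]
If $\mathcal S_{\eta_2}$ were positive definite on $V$, Lemma~\ref{lem:decrease} with $\nu=2$ and Proposition~\ref{prop:reduction} would contradict minimality. The set $\{\mathcal S_{\eta_2}|_V:\eta_2\in\mathcal A\}$ is convex, since $\mathcal S_{\eta_2}$ is affine in $\eta_2$. Lemma~\ref{lem:sep} gives $0\ne A\ge0$ with $\operatorname{tr}(A\mathcal S_{\eta_2}|_V)=2\int\psi_A(v_2+y_*+v^2)\rho\le0$ for all $\eta_2\in\mathcal A$. Now $\int\psi_Av_2\rho=\int w_A\,d\eta_2$ by \eqref{eq:dual}, and $\int\psi_Ay_*\rho=\int w_ALy_*=2\int w_Av^2\rho$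 by symmetry. Hence
\[
\int(2w_A+\psi_A)v^2\rho+\int w_A\,d\eta_2\le0\qquad\text{for all }\eta_2\in\mathcal A .
\]
Replacing $\eta_2$ by $\tau\eta_2$ and letting $\tau\to\infty$ gives $\int w_A\,d\eta_2\le0$ on $\mathcal A$, so $A/\operatorname{tr}A\in\mathcal M$ by Lemma~\ref{lem:M}; and $\eta_2=0$ gives the claim.
\end{proof}

The weight $2w_A+\psi_A$ has no sign in general, but at a point of $S$ it equals $\psi_A\ge0$. So we want directions $v$ as in the lemma whose mass concentrates near $x_0$. Away from the support of the data, the functions $v$ are precompact in $L^2(\rho\,dA_0)$; if they also tend to $0$ weakly, no mass remains there.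

\begin{proof}[Proof of Theorem~\ref{thm:C}]
Let $x_0$ be an accumulation point of $S$; it lies in $S$, so $w_A(x_0)=0$ for $A\in\mathcal M$. Suppose $\psi_A(x_0)>0$ for all $A\in\mathcal M$. The functions $2w_A+\psi_A$, $A\in\mathcal M$, form a compact subset of $C^0$. So they are bounded by some $C_2$ and equicontinuous, their values at $x_0$ have a positive minimum, and there are $c,r>0$ with $2w_A+\psi_A\ge c$ on $B_{2r}(x_0)$ for all $A\in\mathcal M$.

\emph{Choice of directions.} Since $S\cap B_r(x_0)$ is infinite, $B_r(x_0)$ contains arbitrarily many disjoint open sets of positive $\sigma$-measure. So the space $\mathcal H=\{h\sigma:h\text{ bounded Borel},\ h=0\text{ off }B_r(x_0)\}$ is infinite-dimensional. Let $\{f_j\}\subset C^0$ be a sequence dense in $L^2(\rho\,dA_0)$. For each $n$ choose $0\ne\eta_n\in\mathcal H$ annihilating the finitely many continuous functions $L^{-1}(\rho\varphi\varphi')$, with $\varphi,\varphi'$ in bases of $V$ and $W\oplus V$, and $L^{-1}(\rho f_j)$, $j\le n$. Then $v_n=L^{-1}\eta_n\ne0$, and we normalize $\int v_n^2\rho=1$. By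 \eqref{eq:dual}, $v_n$ satisfies the hypothesis of Lemma~\ref{lem:second}, and $\int f_jv_n\rho=0$ for $j\le n$, so $v_n\to0$ weakly in $L^2(\rho\,dA_0)$.

\emph{Concentration.} Off $\overline{B_r(x_0)}$ we have $-\Delta_0v_n=2\rho v_n\in L^q$, so $v_n\in W^{2,q}_{\mathrm{loc}}$ there. Let $0\le\chi\le1$ be smooth, $0$ near $\overline{B_r(x_0)}$ and $1$ off $B_{2r}(x_0)$. From $|\nabla(\chi v_n)|^2=v_n^2|\nabla\chi|^2+\nabla v_n\cdot\nabla(\chi^2v_n)$ and the equation tested with $\chi^2v_n$,
\[
\int|\nabla(\chi v_n)|^2=\int v_n^2|\nabla\chi|^2+2\int\rho\chi^2v_n^2\le\frac{\|\nabla\chi\|_\infty^2}{c_0}+2,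
\]
where we used $\rho\ge c_0$. So $\chi v_n$ is bounded in $W^{1,2}$, hence precompact in $L^{2q'}$ and in $L^2(\rho\,dA_0)$. It tends to $0$ weakly, hence strongly. Thus $\epsilon_n=\int_{\mathbb S^2\setminus B_{2r}(x_0)}v_n^2\rho\to0$, and for all $A\in\mathcal M$
\[
\int(2w_A+\psi_A)v_n^2\rho\ge c(1-\epsilon_n)-C_2\epsilon_n ,
\]
which is positive for large $n$. This contradicts Lemma~\ref{lem:second}.

If $\dim V=1$, then $\mathcal M$ consists of the matrix $(1)$, and $\psi_A$ is a positive multiple of $\varphi^2$. So every point of $S\setminus\{\varphi=0\}$ is an isolated point of $S=\operatorname{supp}\sigma$, where $\sigma$ has a positive atom. There $\omega$ has the same atom, of mass $<2\pi$ by \eqref{eq:atoms}, and off $S$ the metric is smooth by Theorem~\ref{thm:B}.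
\end{proof}

\begin{thebibliography}{9}

\bibitem{AIM}
Astala, Iwaniec and Martin, \emph{Elliptic PDE and Quasiconformal Mappings}.

\bibitem{Ketterer}
Ketterer, \emph{Obata's rigidity theorem for metric measure spaces} (2015).

\bibitem{Reshetnyak}
Reshetnyak, \emph{Two-dimensional manifolds of bounded curvature}, Geometry IV.

\bibitem{Tiwari}
Aditya Tiwari, \emph{Minimizers of Laplace eigenvalues under a lower curvature bound}, arXiv:2609.02808 (2026).

\bibitem{Troyanov}
Troyanov, \emph{On Alexandrov's surfaces}.

\end{thebibliography}
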